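# Counting cliques when $K_{r+1}$ and the path $P_k$ are forbidden

## Disjoint Turán graphs as the first guess

We are given $n$ vertices and want as many edges as possible, or as many copies of $K_t$ as possible. Two things are forbidden: a path on $k$ vertices, and a complete graph on $r+1$ vertices. The answer one would first write down is this. A graph whose components all have at most $k-1$ vertices has no path on $k$ vertices, so cut the vertex set into blocks of size $k-1$. Only the clique condition is left inside a block, so put the best $K_{r+1}$-free graph there, which is a balanced complete $r$-partite graph. Do the same on the remainder.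

Let us fix the words before testing this guess. All graphs are finite and simple.

**Definition (paths, cliques, freeness).** $K_p$ is the complete graph on $p$ vertices and $P_k$ is the path on $k$ *vertices*. A graph is $\{K_{r+1},P_k\}$-free if it contains neither graph as a subgraph, induced or not. A $P_k$-free graph has no path on $k$ *or more* vertices, since a longer path contains $P_k$. A $j$-clique is a copy of $K_j$, and $N_j(G)$ is the number of $j$-cliques of $G$, with $N_0(G)=1$. Thus $N_1$ counts vertices and $N_2$ counts edges; we also write $e(G)=N_2(G)$.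

**Definition (Turán graphs, joins, unions).** $T_p(a)$ is the complete $p$-partite graph on $a$ vertices whose part sizes differ by at most $1$. If $a\le p$, then $T_p(a)=K_a$; and $T_0(0)$ is the empty graph. The join $G\vee G'$ is the disjoint union plus all edges between the two graphs, $qG$ is the disjoint union of $q$ copies of $G$, and $\overline{K_a}$ is the graph with $a$ vertices and no edges. For example, $T_3(7)$ has parts of sizes $3,2,2$ and $6+6+4=16$ edges, and $T_4(5)$ is $K_5$ minus one edge, with $9$ edges.

Write $n=q(k-1)+b$ with $0\le b\le k-2$. The guess says that the maximum number of $t$-cliques is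
$$q\,N_t(T_r(k-1))+N_t(T_r(b)).$$

The question comes from Aleyah Dawkins and Rachel Kirsch, "Maximizing the number of cliques in $K_{r+1}$-free graphs with forbidden properties", arXiv:2609.25196 (2026), where it is posed as open: what is the maximum number of edges, or of $t$-cliques, in an $n$-vertex $\{K_{r+1},P_k\}$-free graph for $k\le n-1$? The interesting range is $r+2\le k\le n-1$. If $k\le r+1$, then $K_{r+1}$ contains $P_k$, so the clique condition is already implied. Without the clique condition, the maximum number of edges and of $t$-cliques has been determined, asymptotically by Luo and exactly by Chakraborti and Chen.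

Now test the guess with edges, $t=2$.

*Case $r=2$, $k=5$.* The graph is bipartite or at least triangle-free, and has no $P_5$. Any cycle of length at least $5$ contains $P_5$, and triangles are forbidden, so every cycle is a $C_4$. If a component contains a $C_4$ and a further vertex, then some outside vertex is adjacent to the $C_4$, and going around the cycle from there gives $P_5$. So a component is either a $C_4$ with nothing more (a chord would make a triangle) or a tree. Hence $e\le n$, with equality only if all components are $C_4$, and $e\le n-1$ if $4\nmid n$. The guess gives $4q+e(T_2(b))$ with $e(T_2(b))=0,0,1,2$ for $b=0,1,2,3$. That is $n$ if $b=0$ and $n-1$ otherwise. The guess is right.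

*Case $r=2$, $k=4$.* A cycle of length at least $4$ contains $P_4$ and triangles are forbidden, so components are trees without $P_4$, that is, stars. The maximum is $n-1$, attained by one star. The guess gives $2q+e(T_2(b))$ with $e(T_2(b))=0,0,1$ for $b=0,1,2$. The deficit $n-1-2q-e(T_2(b))$ equals $q-1,\ q,\ q$ for $b=0,1,2$. For $n\ge4$ it is positive (if $b=0$ then $q\ge2$). The guess is wrong for every $n\ge 4$.

*Case $r=4$, $k=6$.* The guess for $n=5q$ is $9q$. Compare it with the join $K_2\vee\overline{K_{n-2}}$. A path in it uses at most $2$ vertices of $K_2$, and these separate at most $3$ others, so it has at most $5$ vertices. Its largest clique is a triangle. It has $1+2(n-2)=2n-3=10q-3$ edges. For $q=2$ the guess wins, $18>17$; for $q=3$ there is a tie, $27=27$; for $q=4$ it loses, $36<37$.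

So the guess is sometimes right, sometimes always wrong, and sometimes right only for small $n$.

## A small dominating set, and the two-term formula

The graphs that beat the guess (the star, and $K_2\vee\overline{K_{n-2}}$) have one shape: a small set joined to a large independent set. For integers $s\ge 1$ and $m\ge s$ put
$$W_s(m)=T_{r-1}(s)\vee\overline{K_{m-s}} .$$
It is $r$-partite. A path in $W_s(m)$ uses at most $s$ vertices of $T_{r-1}(s)$ and hence at most $s+1$ of the independent ones, so it has at most $2s+1$ vertices. It is therefore $P_k$-free when $2s+2\le k$, and the largest allowed value is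
$$s^*=\lfloor k/2\rfloor-1,\qquad\text{so that}\qquad 2s^*+2\in\{k-1,k\}.$$

Throughout, $r,t,k$ are integers with $2\le t\le r$ and $k\ge4$, so $s^*\ge1$. We abbreviate
$$h(a)=N_t(T_r(a)),\qquad \tau(a)=N_{t-1}(T_{r-1}(a)),\qquad c=\tau(s^*).$$
For edges, $\tau(a)=a$ and $c=s^*$. The true answer is that there are no further competitors.

**Theorem 1.** Let $2\le t\le r$, $k\ge4$, $n\ge k$, and write $n=q(k-1)+b$ with $0\le b\le k-2$. The maximum number of $t$-cliques in an $n$-vertex $\{K_{r+1},P_k\}$-free graph is
$$\max\Big\{\,q\,N_t(T_r(k-1))+N_t(T_r(b)),\;\;N_t(T_{r-1}(s^*))+(n-s^*)\,N_{t-1}(T_{r-1}(s^*))\Big\},\qquad s^*=\lfloor k/2\rfloor-1.$$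
It is attained by $q\,T_r(k-1)\cup T_r(b)$ or by $W_{s^*}(n)$. This covers the range $r+2\le k\le n-1$, and also $n=k$ and $4\le k\le r+1$.

**Theorem 2.** In the setting of Theorem 1, let $D=h(k-1)-(k-1)c$ and $\mu=N_t(T_{r-1}(s^*))-s^*c$; then $\mu\le0$.

(i) If $D\ge0$, the first term is the maximum for every $n\ge k$. This always happens if $k$ is odd and $k\le2r-1$.

(ii) If $D<0$, the second term is the maximum exactly when $q|D|\ge h(b)-bc-\mu$, and in particular whenever $q\ge|\mu|/|D|$.

(iii) For $t=2$ and $k\ge r+2$: $D\ge0$ if and only if $k$ is odd and $k\le2r+1$. So for such $k$ the maximum is $q\,e(T_r(k-1))+e(T_r(b))$ for all $n$. For all other $k\ge r+2$ it is $\max\{q\,e(T_r(k-1))+e(T_r(b)),\ e(T_{r-1}(s^*))+s^*(n-s^*)\}$, and the second term is the maximum for all large $n$.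

Neither term can be dropped in general when $D<0$: if $t=2$, $k\ge6$ is even, $r=k-2$ and $n=q(k-1)$ with $q\ge2$, then $D=-1$ and $\mu=-s^*(s^*+1)/2$, the first term is strictly larger if and only if $q<s^*(s^*+1)/2$, and the second is strictly larger if and only if $q>s^*(s^*+1)/2$.

Our third test was the case $k=6$, $r=4$ of the last statement: $s^*=2$, $D=9-10=-1$, $\mu=1-4=-3$, with the tie at $q=3$.

The way to Theorem 1 goes through single components, where we obtain an exact answer too.

**Theorem 3.** Let $2\le t\le r$ and $m\ge k\ge4$. The maximum number of $t$-cliques in a *connected* $m$-vertex $\{K_{r+1},P_k\}$-free graph is $\max\{\Phi_1(m),\Phi_{s^*}(m)\}$, where $\Phi_1(m)=h(k-2)+(m-k+2)\tau(1)$ (with $\tau(1)=1$ if $t=2$ and $\tau(1)=0$ if $t\ge3$) and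
$$\Phi_{s^*}(m)=\begin{cases}\binom{s^*+2}{t}+(m-s^*-2)\binom{s^*}{t-1}& k\text{ odd},\ k\le2r-1,\\[2pt] N_t(W_{s^*}(m))=N_t(T_{r-1}(s^*))+(m-s^*)c&\text{otherwise.}\end{cases}$$

The first line has a simple reason. If $k$ is odd, paths in $W_{s^*}(m)$ have at most $2s^*+1=k-2$ vertices, so one vertex is to spare, and one may try to add an edge inside the independent set. For $k\le2r-1$ we have $s^*+2\le r$, so $T_{r-1}(s^*)=K_{s^*}$ and the new clique $K_{s^*+2}$ is allowed. For odd $k\ge2r+1$ we have $s^*\ge r-1$, so $T_{r-1}(s^*)$ contains $K_{r-1}$ and the new edge would create $K_{r+1}$. Example: for $k=7$, $r=4$, $t=2$ the first line gives $6+2(m-4)=2m-2$, one more than $e(W_2(m))=2m-3$.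

## Turán counts as sums over vertex deletions

Everything will be counted by deleting vertices one at a time. We express the competitors in the same currency. Put
$$\delta_j=j-\lceil j/r\rceil=\lfloor (r-1)j/r\rfloor .$$
This is the degree of a vertex in a largest part of $T_r(j)$. We have $\delta_1=0$, $\delta_j-\delta_{j-1}\in\{0,1\}$ and $\delta_j\to\infty$ (as $r\ge2$). For $r=4$ the sequence starts $0,1,2,3,3,4,5,6,6$.

A function on consecutive integers is *convex* if its increments are nondecreasing. Such a function first decreases and then increases (weakly), so on an interval it is at most the maximum of its two end values.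

**Lemma 4.** For $p,j,a\ge1$,
$$N_j(T_p(a))-N_j(T_p(a-1))=N_{j-1}\big(T_{p-1}(a-\lceil a/p\rceil)\big). \tag{1}$$
Hence $a\mapsto N_j(T_p(a))$ is nondecreasing and convex on $a\ge0$. In particular $h$ and $\tau$ are nondecreasing and convex, $h(0)=h(1)=\tau(0)=0$, and
$$h(a)=\sum_{j=1}^a\tau(\delta_j). \tag{2}$$

*Proof.* Delete a vertex $v$ from a largest part, of size $\lceil a/p\rceil$. What remains is $T_p(a-1)$. The $j$-cliques lost are $v$ together with a $(j-1)$-clique in the other parts, and these parts induce $T_{p-1}(a-\lceil a/p\rceil)$. This is (1). Its right side is nonnegative, so $N_j(T_p(\cdot))$ is nondecreasing for $j\ge1$; for $j=0$ it is constant. Now $a-\lceil a/p\rceil=\lfloor(p-1)a/p\rfloor$ is nondecreasing in $a$, and $N_{j-1}(T_{p-1}(\cdot))$ is nondecreasing by what we just proved (if $p=1$, the argument is always $0$). So the increments in (1) are nondecreasing, which is convexity. Since $t\ge2$, we have $h(0)=h(1)=0$ and $\tau(0)=0$. Summing (1) with $p=r$, $j=t$ gives (2). $\square$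

**Lemma 5.** For $p\ge1$, a $K_{p+1}$-free graph on $j\ge1$ vertices has a vertex of degree at most $j-\lceil j/p\rceil$.

*Proof.* Otherwise each vertex has at most $\lceil j/p\rceil-1<j/p$ non-neighbors, counting itself. Any set of at most $p$ vertices then has fewer than $j$ non-neighbors in total, so some vertex is adjacent to all of them. Starting from one vertex, we extend greedily to $K_{p+1}$, a contradiction. $\square$

**Lemma 6 (Zykov).** A $K_{p+1}$-free graph on $a$ vertices, $p\ge1$, has at most $N_j(T_p(a))$ $j$-cliques. Consequently, in a $K_{r+1}$-free graph a vertex of degree $d$ lies in at most $\tau(d)$ $t$-cliques.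

*Proof.* The cases $j=0$, $a=0$ and $p=1$ (no edges) are trivial. Let $p\ge2$, $j,a\ge1$, and use induction on $p$, then on $a$. By Lemma 5 some vertex $v$ has degree $d\le a-\lceil a/p\rceil$. Its neighborhood is $K_p$-free, so by induction on $p$ and monotonicity $v$ lies in at most $N_{j-1}(T_{p-1}(d))\le N_{j-1}(T_{p-1}(a-\lceil a/p\rceil))$ $j$-cliques. After deleting $v$ at most $N_j(T_p(a-1))$ remain. Add, and use (1). The last sentence follows because the neighborhood of a vertex in a $K_{r+1}$-free graph is $K_r$-free. $\square$

**Lemma 7.** If $\delta_a=s$, then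
$$h(a)=N_t(T_{r-1}(s))+(a-s)\tau(s). \tag{3}$$
For $s\ge1$ and $m\ge2s$,
$$N_t(W_s(m))=N_t(T_{r-1}(s))+(m-s)\tau(s)=\sum_{j=1}^m\tau(\min(\delta_j,s)). \tag{4}$$

*Proof.* A largest part of $T_r(a)$ has $\lceil a/r\rceil=a-s$ vertices and removing it leaves $T_{r-1}(s)$. A $t$-clique uses none or exactly one of the removed vertices, which gives (3). The first equality in (4) is the same count. For the second, let $a$ be the least integer with $\delta_a=\lfloor(r-1)a/r\rfloor=s$; so $a=\lceil rs/(r-1)\rceil\le2s\le m$. For $j\le a$ we have $\delta_j\le s$, and for $j\ge a$ we have $\delta_j\ge s$. So the sum is $h(a)+(m-a)\tau(s)$ by (2), and (3) turns this into $N_t(T_{r-1}(s))+(m-s)\tau(s)$. $\square$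

By (2) and (4), $T_r(a)$ is what one gets when the $j$-vertex stage costs $\tau(\delta_j)$, and $W_s(m)$ is what one gets when these degrees are truncated at $s$.

## Why peeling at the single threshold $s^*$ stalls

This suggests a proof for a connected $\{K_{r+1},P_k\}$-free graph $G$ on $m\ge k$ vertices. By a textbook theorem of Dirac type, a connected graph on $m$ vertices with minimum degree $g$ has a path on at least $\min\{m,2g+1\}$ vertices. If $g\ge s^*+1$, this is a path on at least $\min\{m,2s^*+3\}\ge k$ vertices. So $G$ has a vertex of degree at most $s^*$. Delete it at a cost of at most $\tau(s^*)=c$ cliques, and repeat.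

There are two troubles. The graph may fall apart, and below $k$ vertices the theorem says nothing. Suppose even that the graph stays connected until $k-1$ vertices are left. Then we obtain only
$$N_t(G)\le h(k-1)+(m-k+1)c .$$
For $k=6$, $r=4$, $t=2$ this is $9+2(m-5)=2m-1$, while Theorem 3 gives $\max\{m+2,\,2m-3\}=2m-3$ for $m\ge6$. The bound is too large because it grants two things at once: a last stage that looks like $T_4(5)$, and deletions of degree $2$ before it. But in $T_4(5)=K_5-xy$ every vertex is the end of a Hamiltonian path (with $u,v,w$ the other vertices, take $x\,u\,y\,v\,w$ and its images under the symmetries: $x,y$ may be exchanged and $u,v,w$ permuted, so $x$, $y$, $u$, $v$, $w$ all occur as ends). So a connected $P_6$-free graph on at least $6$ vertices contains no $T_4(5)$ at all.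

Nor can we insist on threshold $s^*$ all the way down to $k-1-s^*$ vertices. Take $K_4$ with pendant vertices at one vertex, still for $k=6$: the subgraph $K_4$ has $4>k-1-s^*=3$ vertices and minimum degree $3>s^*=2$. Here, however, all vertices outside the $K_4$ have degree $1$.

So there is a trade-off. A family that shows it is $K_s\vee\big(K_{k-1-2s}\cup\overline{K_{m-k+1+s}}\big)$ for $1\le s\le s^*$. It contains the clique $K_{k-1-s}$, and any subgraph on more than $k-1-s$ vertices contains one of the independent vertices, which has degree at most $s$. It is $P_k$-free: a path is cut by its at most $s$ vertices in $K_s$ into at most $s+1$ segments. If none of these meets $K_{k-1-2s}$, the path has at most $2s+1\le k-1$ vertices. If $i\ge1$ of them do, the path has at most $s+(k-1-2s)+(s+1-i)\le k-1$ vertices. A dense piece of size $k-1-s$ is paid for by threshold $s$ outside it. The next section proves that this exchange rate holds in *every* connected $P_k$-free graph; no clique condition is needed there.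

## The size of the dense core fixes the peeling threshold

**Definition (core).** For $g\ge1$ the $g$-core of $G$ is its largest subgraph of minimum degree at least $g$, possibly empty. It exists because the union of two subgraphs of minimum degree at least $g$ again has this property, and it is induced because extra edges do no harm. Every subgraph of minimum degree at least $g$ has all its vertices in the $g$-core. Example: the $2$-core of a triangle with pendant vertices is the triangle.

**Lemma 8.** Let $G$ be connected and $P_k$-free on $m\ge k\ge4$ vertices. Then for some $s\in\{1,\dots,s^*\}$, every subgraph of $G$ with more than $k-1-s$ vertices has a vertex of degree at most $s$ in that subgraph.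

*Proof.* Write $d=s^*\ge1$, so $k-1\le2d+2\le k$.

**Step 1: make every nonadjacent pair useful.** We want each missing edge to come with a long path. If a supergraph of $G$ on the same vertex set satisfies the conclusion for some $s$, so does $G$, because subgraphs of $G$ are subgraphs of the supergraph. So we add edges until $G$ is edge-maximal $P_k$-free; it stays connected.

**Step 2: turn paths into cycles.** The purpose is to work with cycles, which can be rerouted. Let $\Gamma=G\vee\{z\}$ with a new vertex $z$.

* $\Gamma$ has no cycle of length at least $k+1$: deleting $z$ from it, or any vertex if $z$ is not on it, would leave a path of $G$ on at least $k$ vertices.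
* A path of $\Gamma$ on at least $k+1$ vertices contains $z$, since $G$ is $P_k$-free.
* If $x,y$ are nonadjacent in $G$, then $\Gamma$ has an $x$–$y$ path on at least $k+1$ vertices. By maximality $G+xy$ contains a $P_k$ through the edge $xy$, say $u\dots x\,y\dots v$. Delete $xy$ and join the other ends through $z$: the path $x\dots u\,z\,v\dots y$ has $k+1$ vertices. (If a piece is a single vertex, that vertex is its own other end.)

**Step 3: the ends of a long path have few neighbors on it.** This is the engine; it will be used twice.

**Claim.** Let $P=p_1\dots p_\ell$ be a path in $\Gamma$ with $\ell\ge k+1$, where $x=p_1$ and $y=p_\ell$ are vertices of $G$ that are nonadjacent in $G$. If $x$ has at least $A\ge1$ and $y$ at least $B\ge1$ $G$-neighbors on $P$, then $A+B\le k-2$.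

Suppose $A+B\ge k-1$. Let $N(x),N(y)$ be the sets of $\Gamma$-neighbors of $x$ and $y$ on $P$. By Step 2, $z$ lies on $P$, and it is adjacent to both ends. So $|N(x)|\ge A+1$ and $|N(y)|\ge B+1$. Since $x,y$ are nonadjacent, both sets lie in $\{p_2,\dots,p_{\ell-1}\}$.

*Crossing case: there are $i>j$ with $p_i\in N(x)$ and $p_j\in N(y)$.* Choose such a pair with $i-j$ minimal. Then
$$p_1\dots p_j\,p_\ell\,p_{\ell-1}\dots p_i\,p_1$$
is a cycle of length $j+(\ell-i+1)=\ell-(i-j-1)$. If $i-j=1$, the length is $\ell\ge k+1$, a contradiction. Let $i-j\ge2$. No $p_l$ with $j<l<i$ lies in $N(x)$ (else $l,j$ is a closer pair) or in $N(y)$ (else $i,l$ is a closer pair). Put $N(y)^+=\{p_{l+1}:p_l\in N(y)\}$. The sets $N(x)$ and $N(y)^+$ are disjoint, because a common element $p_{l+1}$ would give the pair $l+1,l$ at distance $1$. Both lie in $\{p_2,\dots,p_\ell\}$. Neither contains $p_l$ with $j+2\le l\le i-1$: for $N(x)$ this was just shown, and for $N(y)^+$ it holds because $p_{l-1}\notin N(y)$, as $j<l-1<i$. Those are $i-j-2$ excluded vertices, so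
$$k+1\le A+B+2\le|N(x)|+|N(y)^+|\le(\ell-1)-(i-j-2)=\ell-(i-j-1).$$
The right side is the length of our cycle, which is therefore at least $k+1$, a contradiction.

*Non-crossing case: $i\le j$ whenever $p_i\in N(x)$ and $p_j\in N(y)$.* Write $P=a_1\dots a_\alpha\,z\,b_\beta\dots b_1$ with $a_1=x$, $b_1=y$. As $z\in N(x)\cap N(y)$, no neighbor of $x$ comes after $z$ and no neighbor of $y$ before $z$. So the $G$-neighbors of $x$ on $P$ are among $a_2,\dots,a_\alpha$, and those of $y$ among $b_2,\dots,b_\beta$. Here we use connectedness: let $Q$ be a shortest path in $G$ between the sets $\{a_i\}$ and $\{b_i\}$, from $a_\lambda$ to $b_\nu$ say. Its interior avoids all $a_i$ and $b_i$. Let $l$ be maximal with $xa_l\in E(G)$; then $l\ge A+1$, since $x$ has at least $A$ neighbors among $a_2,\dots,a_l$. There is a path of $G$ inside $\{a_i\}$ that ends in $a_\lambda$ and has at least $A+1$ vertices: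

* if $\lambda\ge l$, take $a_1a_2\dots a_\lambda$, with $\lambda\ge A+1$ vertices;
* if $\lambda<l$, take $a_{\lambda+1}\dots a_l\,a_1a_2\dots a_\lambda$, with $l\ge A+1$ vertices; it uses the edge $a_la_1$.

In the same way there is a path of $G$ inside $\{b_i\}$ that ends in $b_\nu$ and has at least $B+1$ vertices. Joining the two by $Q$ gives a path of $G$ on at least $A+B+2\ge k+1$ vertices, a contradiction. This proves the Claim.

**Step 4: either $s=d$ works or the $(d+1)$-core is large; a large core is a clique.** Let $H$ be the $(d+1)$-core of $G$ and $w=|H|$. If $w\le k-1-d$, then $s=d$ works: a subgraph on more than $k-1-d$ vertices in which all degrees are at least $d+1$ would have all its vertices in $H$. So let $w\ge k-d$.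

Suppose $H$ is not complete. Among all nonadjacent pairs $x,y\in H$ and all $x$–$y$ paths in $\Gamma$ with at least $k+1$ vertices (they exist by Step 2), let $P$ have the most vertices. We show that all neighbors of $x$ in $H$ lie on $P$. Suppose $v\in N_H(x)$ is off $P$. If $vy\notin E(G)$, then $vP$ is a longer path for the nonadjacent pair $v,y\in H$, contradicting the choice of $P$. If $vy\in E(G)$, then $vPv$ is a cycle of length at least $k+2$ in $\Gamma$, which Step 2 forbids. By symmetry all neighbors of $y$ in $H$ lie on $P$. So the Claim applies with $A=B=d+1$ and gives $2d+2\le k-2$, but $2d+2\ge k-1$. Hence $H$ is a clique.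

**Step 5: read off $s$ from the size of the clique.** As $G$ is $P_k$-free, $w\le k-1$. Moreover $w\ne k-1$: since $G$ is connected with $m\ge k$ vertices, some outside vertex has a neighbor in $H$, and a Hamiltonian path of the clique $H$ ending at that neighbor would extend to a $P_k$. So $k-d\le w\le k-2$. Put $s=k-1-w$; then $1\le s\le d-1$. (For $d=1$ the bounds on $w$ already contradict each other, so this branch does not occur.)

Let $H'$ be the $(s+1)$-core. As $s<d$, it contains $H$. We claim $H'=H$. This finishes the proof: a subgraph on more than $k-1-s=w$ vertices with all degrees at least $s+1$ would have all its vertices in $H'=H$, which has only $w$ vertices.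

**Step 6: no vertex of the $(s+1)$-core lies outside the clique.** Suppose $H'\ne H$. If every vertex of $H'\setminus H$ were adjacent to all of $H$, then adding one of them to $H$ would give a clique of minimum degree $w\ge k-d\ge d+2$, contradicting the maximality of the $(d+1)$-core. So there are nonadjacent $x\in H'\setminus H$ and $y\in H$. Among all such pairs and all $x$–$y$ paths in $\Gamma$ with at least $k+1$ vertices, let $P$ have the most vertices.

* Suppose $v\in N_{H'}(x)$ is off $P$. If $vy\in E(G)$, which is automatic for $v\in H$, then $vPv$ is a cycle of length at least $k+2$. Otherwise $v\in H'\setminus H$ is nonadjacent to $y$, and $vP$ contradicts the choice of $P$.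
* Suppose $v\in N_H(y)$ is off $P$. If $xv\in E(G)$, then again there is a cycle of length at least $k+2$. Otherwise $x,v$ is an admissible pair, and $Pv$ contradicts the choice of $P$.

So $x$ has at least $s+1$ and $y$ at least $w-1=k-2-s$ $G$-neighbors on $P$. Since $s\le d-1$ and $k\ge2d+2$, we have $k-2-s\ge1$. The Claim with $A=s+1$, $B=k-2-s$ gives $k-1\le k-2$, a contradiction. $\square$

## Convexity in the threshold and the connected maximum

For $0\le s\le s^*$ and $m\ge k$ put $w_s=k-1-s$ and
$$\Phi_s(m)=\sum_{j\le w_s}\tau(\delta_j)+\sum_{w_s<j\le m}\tau(\min(\delta_j,s)). \tag{5}$$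
Since $\tau(0)=0$, we have $\Phi_0(m)=h(k-1)$. Example, $k=6$, $r=4$, $t=2$: $\Phi_0(m)=0+1+2+3+3=9$, $\Phi_1(m)=(0+1+2+3)+(m-4)=m+2$, and $\Phi_2(m)=(0+1+2)+2(m-3)=2m-3$.

**Lemma 9.** If $G$ is connected and $\{K_{r+1},P_k\}$-free on $m\ge k$ vertices, then $N_t(G)\le\Phi_s(m)$ for some $1\le s\le s^*$.

*Proof.* Take $s$ from Lemma 8 and delete vertices of minimum degree one by one. While $j$ vertices remain, the minimum degree is at most $\delta_j$ by Lemma 5, and at most $s$ if $j>w_s$ by Lemma 8. That lemma speaks of all subgraphs, so it does not matter if the graph has become disconnected. By Lemma 6 and the monotonicity of $\tau$, the deletion destroys at most $\tau(\delta_j)$ cliques, and at most $\tau(\min(\delta_j,s))$ if $j>w_s$. Sum over $j$. $\square$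

We do not control which $s$ occurs, so we show that only the extreme values matter. We need the lower end $1$ for connected graphs (Theorem 3), and the weaker but more convenient lower end $0$ for Theorem 1.

**Lemma 10.** Let $e\in\{0,1\}$ and $m\ge k$. For $e\le s\le s^*$ we have $\Phi_s(m)\le\max\{\Phi_e(m),\Phi_{s^*}(m)\}$.

*Proof.* **Step 1: a convex companion.** Let $\psi(s)=h(w_s)+(m-w_s)\tau(s)$, the value (5) would have if every truncation were at exactly $s$. We show that $\psi$ is convex on the integers of $[0,s^*]$. The first summand $h(k-1-s)$ is convex because $h$ is. For the second put $u(s)=m-w_s=m-k+1+s>0$. As $u(s+1)=u(s)+1$,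
$$u(s+1)\tau(s+1)-u(s)\tau(s)=u(s)\big(\tau(s+1)-\tau(s)\big)+\tau(s+1).$$
Here $u$ is positive and increasing, $\tau(s+1)-\tau(s)$ is nonnegative and nondecreasing, and $\tau$ is nondecreasing, so the increments are nondecreasing.

**Step 2: compare $\Phi_s$ with $\psi$.** If $\delta_{w_s+1}\ge s$, then $\min(\delta_j,s)=s$ for all $j>w_s$, so $\Phi_s(m)=\psi(s)$ by (2). In particular this holds if $\delta_{w_s}>s$.

**Step 3: split the range of $s$.** We separate the part where $\psi$ governs from the part where $\Phi_s$ is monotone. Let $s_0$ be the least $s\in[e,s^*]$ with $\delta_{w_s}\le s$, if there is one. If there is none, then $\Phi_s(m)=\psi(s)$ on all of $[e,s^*]$ and convexity proves the lemma.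

Suppose $s_0$ exists. For $s_0\le s\le s^*$ we have $w_s\le w_{s_0}$, so $\delta_{w_s}\le\delta_{w_{s_0}}\le s_0\le s$. Then truncation at $s$ changes nothing for $j\le w_s$, and
$$\Phi_s(m)=\sum_{j\le m}\tau(\min(\delta_j,s)).$$
This is nondecreasing in $s$ on $[s_0,s^*]$, so $\Phi_s(m)\le\Phi_{s^*}(m)$ there. If $s_0>e$, then $\Phi_s(m)=\psi(s)$ for $e\le s<s_0$, because $\delta_{w_s}>s$. Also $w_{s_0}+1=w_{s_0-1}$ and $\delta_{w_{s_0-1}}>s_0-1$, so $\delta_{w_{s_0}+1}\ge s_0$ and $\Phi_{s_0}(m)=\psi(s_0)$ as well. Convexity of $\psi$ on $[e,s_0]$ gives $\Phi_s(m)\le\max\{\Phi_e(m),\Phi_{s_0}(m)\}\le\max\{\Phi_e(m),\Phi_{s^*}(m)\}$ for $e\le s\le s_0$. $\square$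

**Lemma 11.** For $m\ge k$, the number $\Phi_{s^*}(m)$ defined by (5) has the value stated in Theorem 3.

*Proof.* Write $s=s^*$. If $k$ is even, then $k=2s+2$, $w_s=s+1$ and $\delta_{s+1}\le s$. If $k$ is odd, then $k=2s+3$, $w_s=s+2$, and $\delta_{s+2}\le s$ if and only if $\lceil(s+2)/r\rceil\ge2$, that is, $s+2>r$, that is, $k\ge2r+1$.

Call the situation *regular* if $\delta_{w_s}\le s$. Then $\Phi_s(m)=\sum_{j\le m}\tau(\min(\delta_j,s))$, which is $N_t(W_s(m))$ by (4); note $m\ge k\ge2s+2$.

The other, *exceptional* situation is $k$ odd, $k\le2r-1$, that is, $k=2s+3$ and $s+2\le r$. Then $\delta_{w_s}=\delta_{s+2}=s+1>s$, so $\Phi_s(m)=\psi(s)=h(s+2)+(m-s-2)\tau(s)$ by Step 2 above. Since $s+2\le r$, we have $T_r(s+2)=K_{s+2}$ and $T_{r-1}(s)=K_s$, so this is $\binom{s+2}t+(m-s-2)\binom s{t-1}$. $\square$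

*Proof of Theorem 3.* **Upper bound.** Lemmas 9 and 10 with $e=1$ give $N_t(G)\le\max\{\Phi_1(m),\Phi_{s^*}(m)\}$. Here $w_1=k-2\ge2$, and $\delta_j\ge\delta_2=1$ for $j\ge2$, so (5) gives $\Phi_1(m)=h(k-2)+(m-k+2)\tau(1)$. The value of $\Phi_{s^*}(m)$ is Lemma 11.

**Construction for $\Phi_1$.** Attach $m-k+2$ pendant vertices to one vertex of $T_r(k-2)$, which is connected because $k-2\ge2$ and $r\ge2$. A path containing two pendant vertices has them as its ends, both next to the same vertex, so it has $3\le k-1$ vertices. Any other path has at most $(k-2)+1=k-1$ vertices. A clique with a pendant vertex has at most $2\le r$ vertices. So the graph is connected and $\{K_{r+1},P_k\}$-free, and it has $h(k-2)+(m-k+2)\tau(1)$ $t$-cliques.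

**Construction for $\Phi_{s^*}$.** In the regular case take $W_{s^*}(m)$. It is connected and $r$-partite, its paths have at most $2s^*+1\le k-1$ vertices, and the count is (4). In the exceptional case write $s=s^*$ and take $K_s\vee(K_2\cup\overline{K_{m-s-2}})$. It is connected and has clique number $s+2\le r$. A path is cut by its at most $s$ vertices in $K_s$ into at most $s+1$ segments. Each segment is a single vertex, except that one segment may be the edge $K_2$. So the path has at most $s+(s+1)+1=2s+2=k-1$ vertices. The clique $K_{s+2}$ contributes $\binom{s+2}t$ $t$-cliques and each of the other $m-s-2$ vertices contributes $\binom s{t-1}$. $\square$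

## Adding up the components

We prove Theorem 1. Write $s=s^*$, and for $x=q'(k-1)+b'$ with $0\le b'\le k-2$ put $h_I(x)=q'h(k-1)+h(b')$, the value of the first guess on $x$ vertices.

**Lemma 12.** If $0\le a_i\le k-1$ are finitely many integers with $\sum_ia_i=x$, then $\sum_ih(a_i)\le h_I(x)$.

*Proof.* If two of them satisfy $0<a_i\le a_j<k-1$, replace them by $a_i-1$ and $a_j+1$. By convexity $h(a_j+1)-h(a_j)\ge h(a_i)-h(a_i-1)$, so the sum does not decrease. The process stops because $\sum a_i^2$ grows by $2(a_j-a_i)+2>0$ each time and stays bounded. At the end all $a_i$ but at most one lie in $\{0,k-1\}$. As the total is $x$, there are $q'$ entries equal to $k-1$ and, if $b'>0$, one entry $b'$. Finally $h(0)=0$. $\square$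

To compare terms with different numbers of vertices, we charge $c$ per vertex, the slope of $\Phi_s$. Let
$$\eta(a)=h(a)-ca,\qquad\text{so}\qquad \eta(0)=0,\quad\eta(k-1)=D. \tag{6}$$

**Lemma 13.** The function $\eta$ is convex on $a\ge0$, and its minimum is $\mu=N_t(T_{r-1}(s))-sc$. In particular $\mu\le0$. For $m\ge k$ we have $\Phi_s(m)=\alpha+cm$, where $\alpha=\mu$ in the regular case and $\alpha=\mu+\binom s{t-2}$ in the exceptional case.

*Proof.* By (2), $\eta(a)-\eta(a-1)=\tau(\delta_a)-\tau(s)$. This is nondecreasing in $a$, at most $0$ if $\delta_a\le s$, and at least $0$ if $\delta_a\ge s$. So $\eta$ is convex, and its minimum is attained at every $a$ with $\delta_a=s$; such $a\ge1$ exist because $\delta$ starts at $0$, moves in steps $0$ or $1$, and tends to infinity. By (3) the value there is $N_t(T_{r-1}(s))+(a-s)c-ca=\mu$. Hence $\mu\le\eta(0)=0$.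

In the regular case Lemma 11 gives $\Phi_s(m)=N_t(T_{r-1}(s))+(m-s)c=\mu+cm$. In the exceptional case $\Phi_s(m)=h(s+2)+(m-s-2)c$, so $\alpha=\eta(s+2)$. As $s+2\le r$, we have $\delta_{s+1}=s$ and $\delta_{s+2}=s+1$, so $\mu=\eta(s+1)$ and
$$\alpha=\mu+\tau(s+1)-\tau(s)=\mu+\binom{s+1}{t-1}-\binom s{t-1}=\mu+\binom s{t-2},$$
where $s+1\le r-1$ was used to evaluate $\tau$. $\square$

In the exceptional case a connected graph can beat $W_s(m)$, by $\binom s{t-2}$. The next lemma shows why this never enters the final answer: disjoint Turán graphs are then at least as good.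

**Lemma 14.** In the exceptional case $D\ge\binom s{t-2}\ge0$.

*Proof.* Here $k-1=2s+2$, $c=\binom s{t-1}$ and $r\ge s+2$. The graph $T_{s+2}(2s+2)$ is $K_{r+1}$-free, so $h(2s+2)\ge N_t(T_{s+2}(2s+2))$ by Lemma 6. It has $s$ parts of size $2$ and two parts of size $1$. Sort its $t$-cliques by whether they use none, one or two of the singleton parts:
$$h(2s+2)\ge2^t\binom st+2\cdot2^{t-1}\binom s{t-1}+2^{t-2}\binom s{t-2}=2^t\,\frac{s+1}t\binom s{t-1}+2^{t-2}\binom s{t-2},$$
because $\binom st+\binom s{t-1}=\binom{s+1}t=\frac{s+1}t\binom s{t-1}$. Subtracting $(k-1)c=2(s+1)\binom s{t-1}$ gives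
$$D\ge(s+1)\Big(\frac{2^t}t-2\Big)\binom s{t-1}+2^{t-2}\binom s{t-2}\ge\binom s{t-2},$$
since $2^t\ge2t$ for $t\ge2$. $\square$

*Proof of Theorem 1.* **Lower bound.** Both graphs are $r$-partite on $n$ vertices. The components of $qT_r(k-1)\cup T_r(b)$ have at most $k-1$ vertices, and $W_s(n)$ has no path on more than $2s+1\le k-1$ vertices. The counts are $h_I(n)$ and, by definition, $N_t(T_{r-1}(s))+(n-s)c$.

**Reduction to two kinds of terms.** We first replace every component by a bound of one of two shapes. Let $G$ be $\{K_{r+1},P_k\}$-free on $n\ge k$ vertices, with components $G_i$ of orders $m_i$. If $m_i\le k-1$, then $N_t(G_i)\le h(m_i)$ by Lemma 6. If $m_i\ge k$, then $N_t(G_i)\le\max\{h(k-1),\Phi_s(m_i)\}$ by Lemmas 9 and 10 with $e=0$. When $h(k-1)$ is the larger one, we replace $m_i$ by one part of size $k-1$ and $m_i-k+1$ parts of size $1$, which contribute $h(1)=0$. Thus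
$$N_t(G)\le\sum_{i\in S}h(a_i)+\sum_{i\in L}\Phi_s(m_i),\qquad 0\le a_i\le k-1,\quad m_i\ge k,\quad\sum_{i\in S}a_i+\sum_{i\in L}m_i=n. \tag{7}$$

**The case $D\ge0$: turn every $\Phi_s$-term into Turán terms.** By Lemma 14 this case includes the exceptional one. Let $m\ge k$ and $m=q'(k-1)+b'$ with $0\le b'\le k-2$, so $q'\ge1$. Charging $c$ per vertex,
$$h_I(m)-\Phi_s(m)=q'D+\eta(b')-\alpha\ge D+\mu-\alpha\ge0 .$$
The last step holds since $\mu-\alpha$ is $0$ in the regular case and $-\binom s{t-2}\ge-D$ in the exceptional case. So each $\Phi_s(m_i)$ in (7) may be replaced by $h_I(m_i)$, which is a sum of values $h(a)$ with $a\le k-1$ and total argument $m_i$. Lemma 12 gives $N_t(G)\le h_I(n)$.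

**The case $D<0$: one $\Phi_s$-term absorbs everything.** By Lemma 14 we are in the regular case, so $\alpha=\mu\le0$. As $\eta$ is convex with $\eta(0)=0$ and $\eta(k-1)=D<0$, we have $\eta(a)\le0$ for $0\le a\le k-1$. If $L=\emptyset$, then $N_t(G)\le h_I(n)$ by Lemma 12. If $L\ne\emptyset$, subtract $cn$ from (7):
$$N_t(G)-cn\le\sum_{i\in S}\eta(a_i)+|L|\,\mu\le\mu,$$
so $N_t(G)\le\mu+cn=N_t(T_{r-1}(s))+(n-s)c$. This is why mixtures do not help: a Turán part next to a $\Phi_s$-term contributes $\eta(a_i)\le0$, and a second $\Phi_s$-term contributes $\mu\le0$.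

In both cases $N_t(G)$ is at most the maximum of the two terms. $\blacksquare$

## The sign of $D$ decides between the two terms

*Proof of Theorem 2.* That $\mu\le0$ is part of Lemma 13.

**Part (i).** If $D\ge0$, the proof of Theorem 1 gave the upper bound $h_I(n)$, which is attained. For $k$ odd with $k\le2r-1$, which is the exceptional case, Lemma 14 gives $D\ge0$.

**Part (ii).** We compare the two terms after subtracting $cn$ from both. The first becomes $qD+\eta(b)$ and the second becomes $\mu$, so
$$h_I(n)-N_t(W_{s^*}(n))=qD+\eta(b)-\mu. \tag{8}$$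
For $D<0$ this is at most $0$ if and only if $q|D|\ge\eta(b)-\mu=h(b)-bc-\mu$. As seen above, $\eta(b)\le0$ when $D<0$, so $q|D|\ge-\mu=|\mu|$ suffices.

**Part (iii).** Now $t=2$, $c=s^*$ and $k\ge r+2$. The goal is to compute the sign of $D$. Let $n_1,\dots,n_r$ be the part sizes of $T_r(k-1)$ and $M=\sum_i\binom{n_i}2$ the number of missing edges, so $h(k-1)=\binom{k-1}2-M$. Since $k-1>r$, some part has at least two vertices, so $M>0$.

* If $k$ is even, then $(k-1)s^*=(k-1)(k-2)/2=\binom{k-1}2$, so $D=-M<0$.
* If $k=2u+1$, then $s^*=u-1$ and $D=u(2u-1)-M-2u(u-1)=u-M$.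
  * If $u\le r$, then $r<2u\le2r$, so all parts have size $1$ or $2$, and $M=2u-r$ is the number of parts of size $2$. Thus $D=r-u\ge0$.
  * If $u>r$, use $\binom x2\ge2x-3$, valid for all integers $x$ since it says $(x-2)(x-3)\ge0$. Summing over the $r$ parts gives $M\ge4u-3r$, so $D\le3(r-u)<0$.

So $D\ge0$ exactly when $k$ is odd and $k\le2r+1$. The statements on the maximum follow from (i), (ii) and Theorem 1; for $D<0$ and large $n$ we have $q\ge|\mu|/|D|$.

**The example.** Let $t=2$, $k\ge6$ even, $r=k-2$, $n=q(k-1)$ with $q\ge2$. The graph $T_{k-2}(k-1)$ has one part of size $2$ and all others of size $1$, so $M=1$ and $D=-M=-1$. As $s^*=k/2-1\le k-3=r-1$, we have $T_{r-1}(s^*)=K_{s^*}$ and $\mu=\binom{s^*}2-(s^*)^2=-s^*(s^*+1)/2$. With $b=0$, (8) becomes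
$$h_I(n)-N_2(W_{s^*}(n))=-q+\frac{s^*(s^*+1)}2 .$$
So the first term is strictly larger if and only if $q<s^*(s^*+1)/2$, and the second if and only if $q>s^*(s^*+1)/2$. As $s^*\ge2$, the threshold $s^*(s^*+1)/2$ is at least $3$, so both signs occur with $q\ge2$. $\blacksquare$
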